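\title{Transcendence of Arnoux--Rauzy words in algebraic bases}

\begin{abstract}
Let $w=w_0w_1w_2\ldots$ be an Arnoux--Rauzy word on the alphabet $\{0,1,\dots,d\}$ and let $\beta$ be an algebraic number with $|\beta|>1$. We prove that $\sum_{i\ge0}w_i\beta^{-i}$ is transcendental. More generally, if the digits are replaced by algebraic weights $f(w_i)$, the sum is algebraic only when $f$ is constant, and the same holds $p$-adically. The proof compares $w$ with its shifts by the block lengths of its desubstitution. The difference is rewritten as a sparse sum of short terms, to which the Subspace Theorem applies, and the product formula excludes the degenerate cases.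
\end{abstract}

\section{Introduction}

Let $d\ge1$ be an integer and let $A=\{0,1,\dots,d\}$, the letters being regarded as integer digits. For an infinite word $w=w_0w_1w_2\ldots$ over $A$ and a complex number $\beta$ with $|\beta|>1$, put
\[
(w)_\beta=\sum_{i=0}^\infty w_i\beta^{-i}.
\]
If $w$ is eventually periodic, this is a finite sum plus a geometric series, and $(w)_\beta\in\mathbb{Q}(\beta)$. It is natural to ask what happens for words that are not eventually periodic but are as close to periodic as their alphabet allows, closeness being measured by the number of distinct blocks of each length.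

A \emph{factor} of $w$ is a finite block of consecutive letters, and $w$ is \emph{recurrent} if each of its factors occurs infinitely often. A factor $X$ is \emph{right special} if $Xa$ is a factor for at least two letters $a$, and \emph{left special} if $aX$ is a factor for at least two letters $a$. An \emph{Arnoux--Rauzy word} on $A$ is a recurrent infinite word over $A$ that has exactly $dn+1$ distinct factors of length $n$ for every $n\ge1$, and exactly one left special and exactly one right special factor of length $n$ for every $n\ge0$. A reader of such a word who remembers the last $n$ letters can predict the next letter, except after one particular block of length $n$. Since an eventually periodic word has boundedly many factors of each length, an Arnoux--Rauzy word is not eventually periodic. For $d=1$ these words are exactly the Sturmian words.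

The following is known. For Sturmian words, $(w)_\beta$ is transcendental for every algebraic $\beta$ with $|\beta|>1$. For Arnoux--Rauzy words on $\{0,1,2\}$, $(w)_b$ is transcendental for every integer base $b\ge2$. For the $k$-bonacci words, $(w)_\beta$ is transcendental for every algebraic $\beta$ with $|\beta|>1$. For every Arnoux--Rauzy word and every algebraic $\beta$ with $|\beta|>1$, either $(w)_\beta\in\mathbb{Q}(\beta)$ or $(w)_\beta$ is transcendental. The question below comes from the paper of Seo and Steiner~\cite{SS}.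

\begin{quote}
\emph{Is $(w)_\beta$ transcendental for each Arnoux--Rauzy word $w$ on $\{0,1,\dots,d\}$ and each algebraic $\beta$ with $|\beta|>1$?}
\end{quote}

One expects the answer yes: a word with few factors contains long repetitions, so its value is very well approximated by values of eventually periodic words, which lie in $\mathbb{Q}(\beta)$. The danger is that these approximations may be exact. For an integer base $b>d$ this cannot happen, because an aperiodic string of base-$b$ digits represents an irrational number. In other bases different words can have the same value. For $\beta=(1+\sqrt5)/2$ the blocks $100$ and $011$ both have value $1$, since $\beta^{-1}+\beta^{-2}=1$. Replace each $0$ of a Sturmian word by $100$ and each $1$ by $011$. The new word is not eventually periodic and has at most $3(\lceil n/3\rceil+2)\le n+8$ factors of length $n$, since each of them lies at offset $0$, $1$ or $2$ in the image of a factor of length $\lceil n/3\rceil+1$. Yet its value is $1/(1-\beta^{-3})\in\mathbb{Q}(\beta)$. So a small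 number of factors is not enough, and one has to show that the structure of Arnoux--Rauzy words forbids such systematic cancellation in every algebraic base. It does.

\begin{theorem}\label{thm:main}
For every Arnoux--Rauzy word $w$ on $A=\{0,\dots,d\}$ and every algebraic number $\beta$ with $|\beta|>1$, the number $(w)_\beta$ is transcendental.
\end{theorem}

The numerical values of the digits play no role, as long as they are algebraic and not all equal.

\begin{theorem}\label{thm:strong}
Let $w$ be an Arnoux--Rauzy word on $A$, let $\beta$ be algebraic with $|\beta|>1$, and put $\Phi_b=\sum_{i:\,w_i=b}\beta^{-i}$ for $b\in A$.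
\begin{enumerate}
\item[(a)] The numbers $\Phi_0,\dots,\Phi_d$ are linearly independent over $\overline{\mathbb{Q}}$; equivalently, so are $1$ and any $d$ of them.
\item[(b)] For $f:A\to\overline{\mathbb{Q}}$, the number $\sum_if(w_i)\beta^{-i}$ is algebraic if and only if $f$ is constant.
\item[(c)] For $z\in\overline{\mathbb{Q}}\subset\mathbb{C}_p$ with $0<|z|_p<1$ and $f:A\to\overline{\mathbb{Q}}$, the number $\sum_if(w_i)z^i\in\mathbb{C}_p$ is algebraic if and only if $f$ is constant.
\end{enumerate}
\end{theorem}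

The hypothesis that $\beta$ is algebraic cannot be dropped: $\beta\mapsto(w)_\beta$ is continuous and strictly decreasing on $(1,\infty)$, so it takes rational values.

The proof does not use the dichotomy quoted above. Its external inputs are the product formula and the Schmidt--Schlickewei Subspace Theorem, recalled in Section~\ref{sec:tools}, where both theorems are reduced to one nonvanishing statement. Section~\ref{sec:fib} proves that statement for the Fibonacci word and lists what has to be added in general.

\section{Places, a nonvanishing theorem, and two tools}\label{sec:tools}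

\subsection*{Places and heights}
Let $K$ be a number field. A \emph{place} $v$ of $K$ is an equivalence class of nontrivial absolute values, and $K_v$ is the completion. Each place lies above a place $p$ of $\mathbb{Q}$, a prime or $\infty$ (with $\mathbb{Q}_\infty=\mathbb{R}$); it is \emph{archimedean} if $p=\infty$. We let $|\cdot|_v$ be the absolute value of $K_v$ extending the usual one on $\mathbb{Q}_p$, raised to the power $\kappa_v=[K_v:\mathbb{Q}_p]/[K:\mathbb{Q}]$. The $\kappa_v$ with $v$ above a given $p$ add up to $1$. With this normalization the triangle inequality holds, because $\kappa_v\le1$, and so does the \emph{product formula}: for $x\in K\setminus\{0\}$, all but finitely many $|x|_v$ equal $1$, and $\prod_v|x|_v=1$. An embedding of $K$ in $\mathbb{C}$ or $\mathbb{C}_p$ induces a place $v_0$ and identifies $K_{v_0}$ with the closure of $K$.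

Let $S$ be a finite set of places containing the archimedean ones. The ring $\mathcal{O}_S$ of \emph{$S$-integers} consists of the $x\in K$ with $|x|_v\le1$ for all $v\notin S$; an \emph{$S$-unit} is an $x$ with $|x|_v=1$ for all $v\notin S$. By the product formula, $\prod_{v\in S}|x|_v\ge1$ for a nonzero $S$-integer, with equality for an $S$-unit. The \emph{height} of $x=(x_0:\dots:x_m)\in\mathbb{P}^m(K)$ is $H(x)=\prod_v\max_j|x_j|_v$. If the $x_j$ are $S$-integers, then $H(x)\le\prod_{v\in S}\max_j|x_j|_v$.

\subsection*{Reduction to nonvanishing}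
An algebraic value can be absorbed into the digits. What remains is the following statement.

\begin{theorem}\label{thm:core}
Let $w$ be an Arnoux--Rauzy word on $A$, let $K$ be a number field, $v_0$ a place of $K$, $z\in K$ with $0<|z|_{v_0}<1$, and let $u:A\to K$, $b\mapsto u_b$, be nonconstant. Then $\sum_{i\ge0}u_{w_i}z^i\ne0$ in $K_{v_0}$.
\end{theorem}

\begin{proof}[Proof of Theorems~\ref{thm:main} and~\ref{thm:strong} from Theorem~\ref{thm:core}]
We treat (b) and (c) together, with $z=1/\beta$ in (b). If $f$ is a constant, the sum is $f/(1-z)$, which is algebraic. Suppose that $f$ is nonconstant and that the sum $\alpha$ is algebraic. Let $K$ be generated by $z$, $\alpha$ and the $f(b)$, let $v_0$ be induced by $K\subset\mathbb{C}$ or $K\subset\mathbb{C}_p$, and put $u_b=f(b)-(1-z)\alpha$. Then $u$ is nonconstant and $\sum u_{w_i}z^i=\alpha-(1-z)\alpha/(1-z)=0$, contradicting Theorem~\ref{thm:core}. Theorem~\ref{thm:main} is (b) with $f(b)=b$. For (a), let $\sum_bf(b)\Phi_b=0$ with algebraic $f(b)$. By (b), $f$ is constant,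 and $f/(1-z)=0$ gives $f=0$. Since $\sum_b\Phi_b=1/(1-z)$ is a nonzero algebraic number, $1$ and any $d$ of the $\Phi_b$ span the same $\overline{\mathbb{Q}}$-space as $\Phi_0,\dots,\Phi_d$; this gives the equivalence.
\end{proof}

\subsection*{Standing notation}
From now on $w,K,v_0,z,u$ are as in Theorem~\ref{thm:core}. Words are indexed from $0$, $T$ is the shift that deletes the first letter of an infinite word, and $w[0,t)=w_0\cdots w_{t-1}$. For a finite word $X=X_0\cdots X_{n-1}$ put $V(X)=\sum_{j<n}u_{X_j}z^j\in K$, so that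
\[
V(XY)=V(X)+z^{|X|}V(Y).
\]
Let $\Omega=\{v:|z|_v<1\}$, a finite set containing $v_0$. For an infinite word $X$ and $v\in\Omega$, the series $\sum u_{X_j}z^j$ converges in $K_v$ to a limit $V_v(X)$. We must show $V_{v_0}(w)\ne0$, but the argument will involve all places of $\Omega$. Since $0<|z|_{v_0}<1$, the number $z$ is not a root of unity.

Fix a finite set $S$ of places containing the archimedean ones, all $v$ with $|z|_v\ne1$, and all $v$ with some $|u_b|_v>1$. Then $z$ is an $S$-unit and $u_b\in\mathcal{O}_S$. By the product formula we may define $\Theta>1$ and $\rho\in(0,1]$ by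
\[
\Theta=\prod_{v\in S\setminus\Omega}|z|_v=\prod_{v\in\Omega}|z|_v^{-1},\qquad |z|_{v_0}=\Theta^{-\rho}.
\]
Thus $\rho$ is the share of $v_0$ in the total smallness of $z$, and $\rho=1$ exactly when $\Omega=\{v_0\}$.

Let $\Xi=\{\pm u_b:b\in A\}\cup\{u_b-u_c:b,c\in A\}$, which contains $0$. A \emph{digit sum of length $g$} ($g\ge1$) is an element $\zeta=\sum_{j<g}\xi_jz^j$ with all $\xi_j\in\Xi$. If $\zeta$ is a digit sum of length $g$ and $s\ge0$, $s+g\le g'$ are integers, then $z^s\zeta$ is a digit sum of length $g'$.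

\subsection*{First tool: the product formula}

\begin{lemma}\label{lem:size}
There is $c_0\ge1$, depending only on $K,z,u$, with the following properties.
\begin{enumerate}
\item[(a)] If $\zeta_0,\dots,\zeta_m$ are digit sums of length $g$, they lie in $\mathcal{O}_S$, they satisfy $|\zeta_\tau|_v\le c_0$ for $v\in\Omega$, and $\prod_{v\in S'}\max_\tau|\zeta_\tau|_v\le c_0^{|S|}g\,\Theta^g$ for $S'\subset S$. Also $|V_v(X)|_v\le c_0$ for every infinite word $X$ and $v\in\Omega$.
\item[(b)] If $\zeta\ne0$ is a digit sum of length $g$ and $|\zeta|_v\le c|z|_v^s$ for \emph{all} $v\in\Omega$, where $c\ge1$, then $1\le(cc_0)^{|S|}\,g\,\Theta^{g-s}$.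
\end{enumerate}
\end{lemma}

\begin{proof}
Let $c_v=\max(1,\max_{\xi\in\Xi}|\xi|_v)$ and let $\zeta$ be a digit sum of length $g$. For $v\in\Omega$ the triangle inequality gives $|\zeta|_v\le c_v/(1-|z|_v)$, and the same bound holds for $V_v(X)$. For $v\in S\setminus\Omega$ we have $|z|_v\ge1$. If $v$ is nonarchimedean, then $|\zeta|_v\le c_v|z|_v^g$. If $v$ is archimedean, the triangle inequality for the usual absolute value, raised to the power $\kappa_v$, gives $|\zeta|_v\le c_vg^{\kappa_v}|z|_v^g$. Let $c_0$ be the largest of the constants. All these bounds are at least $1$, the exponents $\kappa_v$ add up to at most $1$, and $\prod_{v\in S\setminus\Omega}|z|_v=\Theta$; this proves (a). For (b), multiply the assumed bounds over $\Omega$, which gives at most $c^{|S|}\Theta^{-s}$, with the bound of (a) for $S'=S\setminus\Omega$, and use $\prod_{v\in S}|\zeta|_v\ge1$.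
\end{proof}

So a digit sum of length $g$ \emph{costs} $\Theta^g$. Vanishing to order $s$ at every place of $\Omega$ \emph{gains} $\Theta^{-s}$, but vanishing to order $s$ at $v_0$ alone gains only $\Theta^{-\rho s}$.

\subsection*{Second tool: the Subspace Theorem}

\begin{theorem}[Schmidt, Schlickewei; see {\cite[Theorem 7.2.2]{BG}}]\label{thm:subspace}
Let $m\ge1$, let $S$ be a finite set of places of $K$ and, for each $v\in S$, let $L_{v,0},\dots,L_{v,m}$ be linearly independent linear forms over $K$ in $m+1$ variables. For $\varepsilon>0$, the points $x\in\mathbb{P}^m(K)$ with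
\[
\prod_{v\in S}\prod_{\tau=0}^m\frac{|L_{v,\tau}(x)|_v}{\max_j|x_j|_v}<H(x)^{-m-1-\varepsilon}
\]
lie in finitely many proper linear subspaces.
\end{theorem}

We use it in the following form.

\begin{proposition}\label{prop:subspace}
Let $m\ge0$ and $c,\varepsilon>0$. For $i$ in an infinite set $I$ let $X=(X_0,\dots,X_m)\in\mathcal{O}_S^{m+1}$ and $N>0$ depend on $i$ and satisfy
\begin{gather}
\Bigl|X_0-\sum_{\tau=1}^mX_\tau\Bigr|_{v_0}\cdot\prod_{v\in S\setminus\{v_0\}}|X_0|_v\cdot\prod_{\tau=1}^m\prod_{v\in S}|X_\tau|_v\le\Theta^{-\varepsilon N},\label{eq:sub1}\\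
\prod_{v\in S}\max_\tau|X_\tau|_v\le\Theta^{cN}.\label{eq:sub2}
\end{gather}
Then there are fixed $B_0,\dots,B_m\in K$, not all zero, with $B_0X_0+\dots+B_mX_m=0$ for infinitely many $i\in I$.
\end{proposition}

\begin{proof}
If $X=0$ for infinitely many $i$, any $B_\tau$ will do. If $m=0$, then \eqref{eq:sub1} says $\prod_{v\in S}|X_0|_v<1$, so $X_0=0$. Let $m\ge1$ and $X\ne0$. Take $L_{v,\tau}=X_\tau$, except $L_{v_0,0}=X_0-\sum_{\tau\ge1}X_\tau$; these forms are independent for each $v$, and the left side of \eqref{eq:sub1} is $\prod_v\prod_\tau|L_{v,\tau}(X)|_v$. From $H(X)\le\prod_{v\in S}\max_\tau|X_\tau|_v\le\Theta^{cN}$ we see that this product is less than $\Theta^{-\varepsilon N/2}\le H(X)^{-\varepsilon/(2c)}$, and that dividing it by $\bigl(\prod_{v\in S}\max_\tau|X_\tau|_v\bigr)^{m+1}$ gains a factor at most $H(X)^{-m-1}$. By Theorem~\ref{thm:subspace} the points lie in finitely many hyperplanes, one of which serves infinitely many $i$.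
\end{proof}

The point to remember is that in \eqref{eq:sub1} a term $X_\tau=z^s\zeta$ costs only as much as $\zeta$, however large $s$ is, because $\prod_{v\in S}|z|_v=1$.

\section{The method on the Fibonacci word}\label{sec:fib}

Let $\varphi:0\mapsto01,\ 1\mapsto0$, let $f_{-1}=1$ and $f_n=\varphi^n(0)$, so that $f_{n+1}=f_nf_{n-1}$, and let $F_n=|f_n|$. The Fibonacci word $w=0100101001001\ldots$ is the Sturmian word with prefixes $f_n$; it is fixed by $\varphi$. We prove Theorem~\ref{thm:core} for it.

\emph{A shift that almost fixes $w$.} The words $f_nf_{n-1}$ and $f_{n-1}f_n$ differ only by the exchange of their last two letters. This holds for $01$ and $10$ at $n=0$, and passes from $n$ to $n+1$ because $f_{n+1}f_n=f_n\cdot f_{n-1}f_n$ and $f_nf_{n+1}=f_n\cdot f_nf_{n-1}$. Hence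
\[
V(f_{n-1}f_n)-V(f_nf_{n-1})=(-1)^{n+1}z^{F_{n+1}-2}k,\qquad k=(1-z)(u_0-u_1)\ne0.
\]
Now $w=\varphi^{n+1}(w)$ is a concatenation of blocks $f_nf_{n-1}$ (for a letter $0$) and $f_n$ (for a letter $1$). Deleting the initial $f_n$ and regrouping, we see that $T^{F_n}w$ is the corresponding concatenation of blocks $f_{n-1}f_n$ and $f_n$. For $n=3$:
\[
\begin{array}{rlllll}
w=&010010\mathbf{10}&01001&010010\mathbf{10}&010010\mathbf{10}&01001\ \ldots\\
T^5w=&010010\mathbf{01}&01001&010010\mathbf{01}&010010\mathbf{01}&01001\ \ldots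
\end{array}
\]
so that $V_v(T^5w)-V_v(w)=k(z^6+z^{19}+z^{27}+\cdots)$. In general, multiply by $z^{F_n}$ and use $z^{F_n}V_v(T^{F_n}w)=V_v(w)-V(f_n)$. At each $v\in\Omega$ with $V_v(w)=0$ this gives
\begin{equation}\label{eq:fib}
-V(f_n)=(-1)^{n+1}k\sum_{\tau\ge1}z^{s_\tau},\qquad s_1=F_{n+2}-2,\quad F_{n+1}\le s_{\tau+1}-s_\tau\le F_{n+2};
\end{equation}
the upper bound holds because $11$ does not occur in $w$.

\emph{The Subspace Theorem.} Suppose $V_{v_0}(w)=0$. Then $V(f_n)$ costs $\Theta^{F_n}$, and \eqref{eq:fib} gains $\Theta^{-\rho s_1}$, which is not enough when $\rho$ is small. So we move the first $m$ terms to the left, with $m\ge2/\rho$ fixed. Put $X_0=-V(f_n)$ and $X_\tau=(-1)^{n+1}kz^{s_\tau}$ for $1\le\tau\le m$. Then $|X_0-\sum X_\tau|_{v_0}$ is at most a constant times $\Theta^{-\rho s_{m+1}}\le\Theta^{-2F_n}$, each $\prod_{v\in S}|X_\tau|_v$ with $\tau\ge1$ is a constant, and all $X_\tau$ are digit sums of length $mF_{n+2}\le3mF_n$. By Lemma~\ref{lem:size}(a), the left side of \eqref{eq:sub1} is at most a constant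 times $F_n\Theta^{-F_n}$, so Proposition~\ref{prop:subspace} applies with $N=F_n$ and gives $\sum B_\tau X_\tau=0$ for infinitely many $n$.

\emph{If $B_0=0$,} let $\tau$ be least with $B_\tau\ne0$ and divide by $z^{s_\tau}$. All later terms tend to $0$ at $v_0$, since the gaps $s_{\tau+1}-s_\tau$ tend to infinity. So $B_\tau k=0$, which is false.

\emph{If $B_0\ne0$,} then at \emph{every} $v\in\Omega$ we have $X_\tau\to0$ for $\tau\ge1$, hence $V(f_n)\to0$ along these $n$, hence $V_v(w)=0$. Vanishing has spread from $v_0$ to all of $\Omega$, so \eqref{eq:fib} holds at all these places and the full gain is available: Lemma~\ref{lem:size}(b) with $g=F_n$, $s=F_{n+2}-2$ forces $V(f_n)=0$ for large $n$. Then \eqref{eq:fib}, divided by $kz^{s_1}$, says $1+\sum_{\tau\ge2}z^{s_\tau-s_1}=0$, and the sum tends to $0$ at $v_0$. This contradiction ends the proof.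

\medskip
For a general Arnoux--Rauzy word the plan is the same. Section~\ref{sec:comb} supplies the block structure. The exchange of two adjacent blocks now changes the value by a \emph{defect} $k^{(n)}_{xy}$ that depends on the level $n$ and on the pair of letters (Section~\ref{sec:defects}), and three difficulties appear.
\begin{enumerate}
\item A defect can vanish. We show that not all relevant defects vanish (Lemma~\ref{lem:A}), which is enough for the case $B_0\ne0$ (Section~\ref{sec:simul}). For the case $B_0=0$ we need defects that stay away from $0$; this we prove for pairs in a suitable subalphabet $E$ (Section~\ref{sec:E}).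
\item For $d\ge2$ a defect can be a digit sum whose length is comparable to the block length, and then it costs too much in \eqref{eq:sub1}. We rewrite it as a sum of boundedly many well separated defects of small total length (Section~\ref{sec:sparse}).
\item The word need not begin with a long stretch in which only letters of $E$ are seen, so the comparison must start at a well chosen position $t$ (Section~\ref{sec:proof}).
\end{enumerate}

\section{Desubstitution and block lengths}\label{sec:comb}

For $a\in A$ define two morphisms of words by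
\[
\psi_a:a\mapsto a,\ b\mapsto ab,\qquad\psi'_a:a\mapsto a,\ b\mapsto ba\qquad(b\ne a).
\]
On letters, and hence on all finite words $X$, we have $\psi_a(X)a=a\psi'_a(X)$. For infinite $X$ this becomes $\psi_a(X)=a\psi'_a(X)$. We write $\mathcal{F}(w)$ for the set of factors of $w$, and call $x$ a left (right) \emph{extension} of $X$ if $xX$ (respectively $Xx$) is a factor.

\begin{lemma}\label{lem:desub}
Let $w$ be an Arnoux--Rauzy word on $A$. There is a letter $a$ that is the only left extension and the only right extension of every letter $b\ne a$. Let $\tilde w=w$ if $w$ begins with $a$, and $\tilde w=aw$ otherwise. Then $\tilde w=\psi_a(w')$ for a unique infinite word $w'$, and $w'$ is an Arnoux--Rauzy word on $A$.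
\end{lemma}

\begin{proof}
Every factor has a right extension, and by recurrence it occurs at a noninitial position, so it has a left extension. Hence the number of factors of length $n+1$ exceeds the number of factors of length $n$ by $\sum_{|X|=n}(\text{number of extensions of }X-1)$, on either side. This excess is $d$ for all $n\ge0$, so every special factor has all $d+1$ extensions on its side.

\emph{The letter $a$.} Let $a$ be the left special letter and $a'$ the right special letter, so that $xa$ and $a'x$ are factors for all $x\in A$. A letter $b\ne a$ has one left extension, which must be $a'$. If $a'\ne a$, then $a'$ is preceded only by $a'$; as $a'$ occurs infinitely often, $w=a'a'a'\cdots$, which is impossible as $d\ge1$. So $a'=a$. A letter $b\ne a$ is not right special and $ba$ is a factor, so its only right extension is $a$.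

\emph{The word $w'$.} If $w$ begins with $b\ne a$, each nonempty prefix $X$ of $w$ occurs at a noninitial position, where it is preceded by $a$; so $aX\in\mathcal{F}(w)$, and $aw$ is recurrent with the same factors as $w$. We may thus assume $\tilde w=w$. Cutting $w$ before each $a$ produces blocks $a$ and $ab$, and this is the only way to write $w=\psi_a(w')$. Each $a$ starts a block and each block contains one $a$, so the occurrences of a word $Y$ in $w'$ correspond bijectively to the occurrences of $\psi_a(Y)a$ in $w$. Hence $w'$ is recurrent and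
\begin{equation}\label{eq:lang}
Y\in\mathcal{F}(w')\iff\psi_a(Y)a\in\mathcal{F}(w).
\end{equation}
The words $Y$ and $\psi_a(Y)a$ have the same extensions. For the letter $a$ this is \eqref{eq:lang} applied to $aY$ and $Ya$. For $x\ne a$, \eqref{eq:lang} relates $xY$ to $ax\psi_a(Y)a$ and $Yx$ to $\psi_a(Y)axa$, and the initial, respectively final, $a$ is forced by $x$. Taking $Y$ empty, we see that all letters occur in $w'$.

\emph{At most one special factor of each length.} A prefix of a left special factor is left special, so of two left special factors of $w$ one is a prefix of the other. If $Y,Y'$ are left special in $w'$ and $|Y|=|Y'|$, then, say, $\psi_a(Y)a$ is a prefix of $\psi_a(Y')a$. Cutting before each $a$ shows that $Y$ is a prefix of $Y'$, so $Y=Y'$. A suffix of a right special factor is right special. If $Y,Y'$ are right special in $w'$ of equal length, then, say, $\psi_a(Y)a$ is a suffix of $\psi_a(Y')a$; it begins with $a$, hence at a block boundary, so $Y$ is a suffix of $Y'$ and $Y=Y'$.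

\emph{At least one.} A nonempty left special factor $X$ of $w$ begins with $a$ and has no two adjacent letters different from $a$. Its longest prefix ending in $a$ has length at least $|X|-1$, is left special, and has the form $\psi_a(Y)a$ with $2|Y|+1\ge|X|-1$. So $w'$ has arbitrarily long left special factors $Y$, and their prefixes give all lengths. A nonempty right special factor $X$ ends with $a$; its longest suffix beginning with $a$ has length at least $|X|-1$, is right special and has the form $\psi_a(Y)a$, and the suffixes of such $Y$ give all lengths.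

Each special factor of $w'$ has $d+1$ extensions, like its counterpart in $w$, so the count at the start of the proof gives $dn+1$ factors of length $n$.
\end{proof}

Iterate the lemma: put $w^{(0)}=w$, let $a_{n+1}$ be the letter attached to $w^{(n)}$, and $w^{(n+1)}=(w^{(n)})'$. The word $\Delta=a_1a_2a_3\ldots$ is the \emph{directive sequence}. For $n\le n'$ put
\[
\mu_{n,n'}=\psi_{a_{n+1}}\cdots\psi_{a_{n'}},\qquad\nu_{n,n'}=\psi'_{a_{n+1}}\cdots\psi'_{a_{n'}},\qquad\mu_n=\mu_{0,n},\quad\nu_n=\nu_{0,n}.
\]

\begin{lemma}\label{lem:iter}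
Let $n\le n'$.
\begin{enumerate}
\item[(a)] For each letter $y$, the block $\mu_{n,n'}(y)$ is a word over $\{a_{n+1},\dots,a_{n'}\}$ followed by $y$.
\item[(b)] $w^{(n)}=Z\,\mu_{n,n'}(Tw^{(n')})$, where $Z$ is a nonempty suffix of $\mu_{n,n'}(x)$ and $x$ is the first letter of $w^{(n')}$. In particular $w^{(n)}$ is a suffix of $\mu_{n,n'}(w^{(n')})$.
\item[(c)] Every letter occurs infinitely often in $\Delta$.
\end{enumerate}
\end{lemma}

\begin{proof}
Write $\mu=\mu_{n,n'}$ and $a=a_{n'+1}$, so $\mu_{n,n'+1}=\mu\psi_a$.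

(a) This follows by induction on $n'$, since $\mu\psi_a(y)$ is $\mu(y)$ or $\mu(a)\mu(y)$.

(b) We show by induction that $w^{(n)}=T^c\mu(w^{(n')})$ with $0\le c<|\mu(x)|$; for $n'=n$ take $c=0$. If $x=a$, then $w^{(n')}=\psi_a(w^{(n'+1)})$, so $w^{(n)}=T^c\mu\psi_a(w^{(n'+1)})$, and every block $\mu\psi_a(y)$ begins with $\mu(a)$, so is longer than $c$. If $x\ne a$, then $aw^{(n')}=\psi_a(w^{(n'+1)})$, the word $w^{(n'+1)}$ begins with $x$, and $w^{(n)}=T^{c+|\mu(a)|}\mu\psi_a(w^{(n'+1)})$ with $c+|\mu(a)|<|\mu(ax)|=|\mu\psi_a(x)|$.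

(c) Suppose $b\notin\{a_j:j>n\}$. By (a), $b$ occurs in $\mu_{n,n'}(w^{(n')})$ only as the last letter of a block $\mu_{n,n'}(b)$, and such a block has length greater than $n'-n$, because $\mu\psi_a(b)=\mu(a)\mu(b)$ is longer than $\mu(b)$ at each step. By (b), two occurrences of $b$ in $w^{(n)}$ are at distance greater than $n'-n$ for every $n'$. But $b$ occurs twice in $w^{(n)}$.
\end{proof}

All words $\mu_n(X)$ with $X$ infinite share a long prefix, and $\nu_n$ describes what follows it. Let $P_{n,n}$ be the empty word, $P_{n,n'+1}=\mu_{n,n'}(a_{n'+1})P_{n,n'}$, $P_n=P_{0,n}$ and $p_n=|P_n|$.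

\begin{lemma}\label{lem:conj}
Let $n\le n'$. For every finite word $X$,
\begin{equation}\label{eq:conj}
\mu_{n,n'}(X)\,P_{n,n'}=P_{n,n'}\,\nu_{n,n'}(X).
\end{equation}
For every infinite word $X$, $\mu_{n,n'}(X)$ begins with $P_{n,n'}$. The word $P_{n,n'}$ is over $\{a_{n+1},\dots,a_{n'}\}$, and $|\mu_n(P_{n,n'})|=p_{n'}-p_n$.
\end{lemma}

\begin{proof}
We use induction on $n'$. Write $\mu,\nu,P$ for the objects with indices $n,n'$, and $e=a_{n'+1}$. Using \eqref{eq:conj} twice,
\[
\mu\psi_e(X)\,\mu(e)P=P\,\nu(\psi_e(X)e)=P\,\nu(e)\,\nu\psi'_e(X)=\mu(e)P\,\nu\psi'_e(X),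
\]
which is \eqref{eq:conj} for $n'+1$. For infinite $X$, apply \eqref{eq:conj} to a prefix of $X$ of length at least $|P|$. The alphabet of $P_{n,n'}$ follows from Lemma~\ref{lem:iter}(a). Finally $P_{n'}=\mu_n(P_{n,n'})P_n$: this is trivial for $n'=n$, and $P_{n'+1}=\mu_n(\mu(e))P_{n'}=\mu_n(\mu(e)P)P_n$.
\end{proof}

By \eqref{eq:conj}, $\mu_n(b)$ and $\nu_n(b)$ have the same length $h^{(n)}_b$. With $e=a_{n+1}$,
\begin{equation}\label{eq:rec}
p_{n+1}=p_n+h^{(n)}_e,\qquad h^{(n+1)}_e=h^{(n)}_e,\qquad h^{(n+1)}_b=h^{(n)}_b+h^{(n)}_e\quad(b\ne e).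
\end{equation}
For $n\ge0$ and $x\ne y$ put
\[
\delta^{(n)}_b=p_n-h^{(n)}_b,\qquad g^{(n)}_{xy}=h^{(n)}_x+h^{(n)}_y-p_n.
\]
Fix $n_0$ such that all letters occur in $a_1\cdots a_{n_0}$, and for $n\ge n_0$ let $\ell_b(n)$ be the last index $j\le n$ with $a_j=b$.

\begin{lemma}\label{lem:len}
Let $n\ge n_0$ and $x\ne y$.
\begin{enumerate}
\item[(a)] $\delta^{(n)}_b=p_{\ell_b(n)-1}$. Hence $h^{(n)}_b\le p_n$, $p_{n+1}\le2p_n$, the $h^{(n)}_b$ are pairwise distinct, and $h^{(n)}_{a_n}$ is the smallest.
\item[(b)] $g^{(n)}_{xy}=d+1+\sum_{b\ne x,y}\delta^{(n)}_b$, and $0<g^{(n)}_{xy}\le p_n$. If $a_{n+1}\in\{x,y\}$, then $g^{(n+1)}_{xy}=g^{(n)}_{xy}$.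
\item[(c)] If $a_{n+1}\ne a_n$, then $h^{(n)}_{a_{n+1}}\ge p_n/2$ and $p_{n+1}\ge\frac32p_n$.
\item[(d)] $\min_bh^{(n)}_b\to\infty$. The quantity $\gamma(n)=\min_b\delta^{(n)}_b$ is nondecreasing, tends to infinity, and $\gamma(n)\le p_n$.
\end{enumerate}
\end{lemma}

\begin{proof}
By \eqref{eq:rec}, for all $n\ge0$,
\begin{equation}\label{eq:delta}
\delta^{(n+1)}_b=\delta^{(n)}_b\quad(b\ne a_{n+1}),\qquad\delta^{(n+1)}_{a_{n+1}}=p_n.
\end{equation}
This gives the formula in (a); the consequences follow since $(p_n)$ is strictly increasing, the $\ell_b(n)$ are distinct, and $\ell_{a_n}(n)=n$ is the largest. Next, $\sum_b\delta^{(n)}_b=p_n-d-1$ for all $n\ge0$: both sides are $-d-1$ at $n=0$, and both increase by $h^{(n)}_{a_{n+1}}$ at each step. As $g_{xy}=p_n-\delta_x-\delta_y$ at level $n$, the formula and the bounds in (b) follow, and its last claim follows from \eqref{eq:delta}. In (c), $h^{(n)}_{a_{n+1}}$ is the larger of two lengths whose sum exceeds $p_n$, by (a) and (b). In (d), $h^{(n)}_b$ never decreases and grows whenever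 $a_{n+1}\ne b$, while $\ell_b(n)$ is nondecreasing and unbounded; both use Lemma~\ref{lem:iter}(c).
\end{proof}

\begin{example}\label{ex:trib1}
For $d=1$, part (b) gives $g^{(n)}_{01}=2$, as in Section~\ref{sec:fib}. The Tribonacci word is the fixed point of $0\mapsto01,\ 1\mapsto02,\ 2\mapsto0$. The cube of this morphism and $\psi_0\psi_1\psi_2$ both send $0,1,2$ to $0102010,\ 010201,\ 0102$, so $\Delta=012012\ldots$ and $n_0=3$. From \eqref{eq:rec},
\[
\begin{array}{c|ccccc}
n&0&1&2&3&4\\\hline
p_n&0&1&3&7&14\\
(h_0,h_1,h_2)&(1,1,1)&(1,2,2)&(3,2,4)&(7,6,4)&(7,13,11)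
\end{array}
\]
Here every letter occurs among $a_{n-2},a_{n-1},a_n$, so $g^{(n)}_{xy}>p_{n-3}\ge p_n/8$ for $n\ge6$. In general, (b) says that $g^{(n)}_{xy}$ is small compared with $p_n$ only if the letters other than $x,y$ have not been used recently in $\Delta$.
\end{example}

\section{Commutation defects}\label{sec:defects}

For letters $x,y$ and $n\ge0$ the \emph{defect} is
\[
k^{(n)}_{xy}=V(\nu_n(xy))-V(\nu_n(yx))=-k^{(n)}_{yx}\in K.
\]
At a fixed level $n$ write $q_x=z^{h^{(n)}_x}$ and $\varpi_x=V(\nu_n(x))/(1-q_x)$; here $q_x\ne1$ as $z$ is not a root of unity. At each $v\in\Omega$, $\varpi_x$ is the value of the periodic word $\nu_n(x)\nu_n(x)\cdots$. Expanding $V$,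
\begin{equation}\label{eq:varpi}
k^{(n)}_{xy}=(1-q_y)V(\nu_n(x))-(1-q_x)V(\nu_n(y))=(1-q_x)(1-q_y)(\varpi_x-\varpi_y).
\end{equation}
Hence the relation $x\approx_ny$ defined by $k^{(n)}_{xy}=0$ is an equivalence relation on $A$; we write $[x]_n$ for its classes.

Since $\psi'_e(x)$ begins with $x$, the word $\nu_n(x)$ is a prefix of $\nu_{n+1}(x)$. These words tend to an infinite word $\nu_\infty(x)$, by Lemma~\ref{lem:len}(d). For $v\in\Omega$ put $k^{\infty,v}_{xy}=V_v(\nu_\infty(x))-V_v(\nu_\infty(y))$.

\begin{lemma}\label{lem:k}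
Let $x\ne y$, $n\ge0$, $e=a_{n+1}$; the $q$'s are taken at level $n$.
\begin{enumerate}
\item[(a)] $V(\mu_n(xy))-V(\mu_n(yx))=z^{p_n}k^{(n)}_{xy}$.
\item[(b)] If $n\ge n_0$, then $k^{(n)}_{xy}$ is a digit sum of length $g^{(n)}_{xy}$.
\item[(c)] If $e\in\{x,y\}$, then $k^{(n+1)}_{xy}=k^{(n)}_{xy}$. Otherwise $k^{(n+1)}_{xy}=k^{(n)}_{xy}+q_yk^{(n)}_{xe}+q_xk^{(n)}_{ey}$.
\item[(d)] If $n\ge n_0$, $e\notin\{x,y\}$ and $k^{(n)}_{xy}=k^{(n+1)}_{xy}=0$, then $k^{(n)}_{ye}=0$.
\item[(e)] For $v\in\Omega$, $|k^{(n)}_{xy}-k^{\infty,v}_{xy}|_v\le4c_0|z|_v^{\min(h^{(n)}_x,h^{(n)}_y)}$. In particular $k^{(n)}_{xy}\to k^{\infty,v}_{xy}$ in $K_v$.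
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Applying $V$ to \eqref{eq:conj} gives $V(\mu_n(X))+z^{|\mu_n(X)|}V(P_n)=V(P_n)+z^{p_n}V(\nu_n(X))$. Subtract the cases $X=xy$ and $X=yx$.

(b) The words $\nu_n(xy)$ and $\nu_n(yx)$ have length $p_n+g^{(n)}_{xy}>p_n$, so by \eqref{eq:conj} both end with $P_n$. They can differ only in the first $g^{(n)}_{xy}$ positions.

(c) If $e=x$, then $\nu_{n+1}(xy)=\nu_n(xy\,x)$ and $\nu_{n+1}(yx)=\nu_n(yx\,x)$, and the common suffix cancels. The case $e=y$ follows by antisymmetry. Otherwise we compare $\nu_n(xey\,e)$ with $\nu_n(yex\,e)$. The exchanges $xey\to xye\to yxe\to yex$ contribute $q_xk^{(n)}_{ey}$, $k^{(n)}_{xy}$ and $q_yk^{(n)}_{xe}$.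

(d) We have $\varpi_x=\varpi_y$. Put $\sigma=(1-q_e)(\varpi_y-\varpi_e)$. By \eqref{eq:varpi}, $k^{(n)}_{xe}=(1-q_x)\sigma$ and $k^{(n)}_{ye}=(1-q_y)\sigma$, so (c) gives $0=q_y(1-q_x)\sigma-q_x(1-q_y)\sigma=(q_y-q_x)\sigma$. Since $h^{(n)}_x\ne h^{(n)}_y$ by Lemma~\ref{lem:len}(a) and $z$ is not a root of unity, $q_x\ne q_y$ and $\sigma=0$.

(e) Both $\nu_n(xy)$ and $\nu_\infty(x)$ begin with $\nu_n(x)$, so their values differ by $q_x$ times a difference of two values of absolute value at most $c_0$. The same holds for $\nu_n(yx)$ and $\nu_\infty(y)$, with $q_y$.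
\end{proof}

For $d=1$, part (c) shows that $k^{(n)}_{01}=k^{(0)}_{01}=(1-z)(u_0-u_1)$ never changes and never vanishes. For $d\ge2$ defects do vanish, even for the digits of Theorem~\ref{thm:main}.

\begin{example}\label{ex:trib2}
Let $\Delta=012012\ldots$ Then $\nu_2$ sends $0,1,2$ to $010,\ 10,\ 2010$, and $\psi'_2\psi'_0$ sends $2$ to $202$ and $1$ to $1202$. So $\nu_4(21)=\nu_2(2021\cdot202)$ and $\nu_4(12)=\nu_2(1202\cdot202)$, and $k^{(4)}_{21}$ compares
\[
\begin{array}{rl}
\nu_2(2021)=&\mathbf{2}\,0\,\mathbf{1}\,0\,\mathbf{0}\,\mathbf{1}\,0\,\mathbf{2}\,0\,\mathbf{1}\,0\,1\,0,\\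
\nu_2(1202)=&\mathbf{1}\,0\,\mathbf{2}\,0\,\mathbf{1}\,\mathbf{0}\,0\,\mathbf{1}\,0\,\mathbf{2}\,0\,1\,0.
\end{array}
\]
If $u_b-u_c=b-c$, then $k^{(4)}_{21}=1-z^2-z^4+z^5+z^7-z^9=(1-z)(1+z-z^4+z^7+z^8)$. The last factor is $1$ at $z=0$ and $-1$ at $z=-1$, so $k^{(4)}_{21}=0$ for some algebraic $z\in(-1,0)$.
\end{example}

The defects cannot, however, vanish at every change of letter in $\Delta$. The next lemma is the only place where we use that $u$ is nonconstant; for constant $u$ all defects are $0$.

\begin{lemma}\label{lem:A}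
There are infinitely many $n$ with $a_n\ne a_{n+1}$ and $k^{(n)}_{a_na_{n+1}}\ne0$.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:k}(c), $k^{(n+1)}_{xe}=k^{(n)}_{xe}$ for $e=a_{n+1}$ and all $x$, so
\begin{equation}\label{eq:class}
[a_{n+1}]_{n+1}=[a_{n+1}]_n\qquad(n\ge0).
\end{equation}
Suppose the lemma is false. Then $a_{n+1}\approx_na_n$ for all large $n$, so $[a_{n+1}]_{n+1}=[a_n]_n$. Thus $[a_n]_n$ is eventually a fixed set; it contains $a_n$ for all large $n$, so it is $A$ by Lemma~\ref{lem:iter}(c). If $\approx_{n+1}$ has the single class $A$, then so has $\approx_n$, by \eqref{eq:class}. Descending to level $0$, we get $(1-z)(u_x-u_y)=k^{(0)}_{xy}=0$ for all $x,y$, so $u$ is constant.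
\end{proof}

\section{The shift identity and simultaneous vanishing}\label{sec:simul}

We now generalize \eqref{eq:fib}. For integers $t\ge0$, $r\ge1$ put
\[
\Lambda(t,r)=z^rV(w[0,t))-V(w[0,t+r)).
\]
The coefficient of $z^j$ is $-u_{w_j}$ for $j<r$ and $u_{w_{j-r}}-u_{w_j}$ for $r\le j<t+r$, so $\Lambda(t,r)$ is a digit sum of length $t+r$. From $z^sV_v(T^sw)=V_v(w)-V(w[0,s))$ with $s=t+r$ and $s=t$ we get, for $v\in\Omega$,
\begin{equation}\label{eq:Lambda}
z^{t+r}\bigl(V_v(T^{t+r}w)-V_v(T^tw)\bigr)=(1-z^r)V_v(w)+\Lambda(t,r).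
\end{equation}
Put $c_1=c_0\max_{v\in\Omega}(1-|z|_v)^{-1}$.

\begin{lemma}\label{lem:shift}
Let $i\ge n_0$, $a=a_{i+1}$, $r=h^{(i)}_a$. Suppose $T^tw=\mu_{i+1}(b_1b_2\cdots)$ and put $\pi_j=|\mu_{i+1}(b_1\cdots b_{j-1})|$. Then, for $v\in\Omega$,
\begin{equation}\label{eq:shift}
V_v(T^{t+r}w)-V_v(T^tw)=\sum_{j:\,b_j\ne a}z^{\pi_j+p_i}\,k^{(i)}_{b_ja},
\end{equation}
and for every $f\ge0$ the part of the sum with $j>f$ has absolute value at most $c_1|z|_v^{\pi_{f+1}+p_i}$.
\end{lemma}

\begin{proof}
Let $X=b_1b_2\cdots$. Then $T^tw=\mu_i(\psi_a(X))=\mu_i(a)\,\mu_i(\psi'_a(X))$, so $T^{t+r}w=\mu_i(\psi'_a(X))$. The $j$th blocks $\mu_i(\psi_a(b_j))$ and $\mu_i(\psi'_a(b_j))$ have the same length, so both start at position $\pi_j$. They are equal if $b_j=a$. Otherwise they are $\mu_i(ab_j)$ and $\mu_i(b_ja)$, and Lemma~\ref{lem:k}(a) gives the term in \eqref{eq:shift}. The tail bound holds since the $\pi_j$ are strictly increasing integers and $|k^{(i)}_{b_ja}|_v\le c_0$.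
\end{proof}

If $V_v(w)$ vanishes at every $v\in\Omega$, the product formula forces $\Lambda(t,r)=0$, as in Section~\ref{sec:fib}. There we concluded by looking at the leading term of the series, which now might be $0$ or very small. Instead we use two consecutive block boundaries; their difference isolates a single defect exactly.

\begin{lemma}\label{lem:B}
There is $v\in\Omega$ with $V_v(w)\ne0$.
\end{lemma}

\begin{proof}
Suppose $V_v(w)=0$ for all $v\in\Omega$. Let $i\ge n_0$ satisfy $a:=a_{i+1}\ne e:=a_{i+2}$, and let $r=h^{(i)}_a\le p_i$. By Lemma~\ref{lem:iter}(b), $w=Z\mu_{i+1}(b_1b_2\cdots)$ with $b_1b_2\cdots=Tw^{(i+1)}$, and $Z$ and all blocks have length at most $p_{i+1}\le2p_i$. In $w^{(i+1)}$ every letter other than $e$ is followed by $e$, so $b_f=e$ for some $f\in\{1,2\}$. For $j\in\{f-1,f\}$ let $t_j=|Z\mu_{i+1}(b_1\cdots b_j)|\le6p_i$ and $D_j=V_v(T^{t_j+r}w)-V_v(T^{t_j}w)$. By \eqref{eq:Lambda}, $\Lambda(t_j,r)=z^{t_j+r}D_j$ in $K_v$, and by Lemma~\ref{lem:shift}, $|D_j|_v\le c_1|z|_v^{p_i}$, for every $v\in\Omega$.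 If $\Lambda(t_j,r)\ne0$, Lemma~\ref{lem:size}(b) with $g=t_j+r\le7p_i$ and $s=g+p_i$ gives $1\le(c_0c_1)^{|S|}\,7p_i\,\Theta^{-p_i}$, which fails for large $i$. So $D_{f-1}=D_f=0$. By \eqref{eq:shift}, $D_{f-1}=z^{p_i}k^{(i)}_{ea}+z^{t_f-t_{f-1}}D_f$, hence $k^{(i)}_{ea}=0$. As $a=a_{i+1}$, Lemma~\ref{lem:k}(c) gives $k^{(i+1)}_{a_{i+1}a_{i+2}}=k^{(i)}_{ae}=0$ for all large $i$ with $a_{i+1}\ne a_{i+2}$. This contradicts Lemma~\ref{lem:A}.
\end{proof}

\begin{remark}
If $\Omega=\{v_0\}$, Lemma~\ref{lem:B} is Theorem~\ref{thm:core}. This is the case for $K=\mathbb{Q}$ and $z=1/\beta$ with $\beta$ an integer, $|\beta|\ge2$; so the irrationality of $(w)_\beta$ needs only the product formula. For the same $z$ and a larger field $K$, the set $\Omega$ consists of all archimedean places of $K$, and the Subspace Theorem is used to pass from $v_0$ to the others.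
\end{remark}

\section{A minimal subalphabet and nondegenerate limits}\label{sec:E}

Both remaining tasks, keeping defects away from $0$ and making them sparse, rely on lower bounds $\delta^{(n)}_b\ge cp_n$. By Lemma~\ref{lem:len}(a), such a bound holds when $b$ has occurred a bounded number of steps ago in $\Delta$. A letter may be absent from $\Delta$ for very long stretches, so we work in long stretches of $\Delta$ in which every letter that occurs at all recurs with bounded gaps.

Let $E\subset A$ be a nonempty set of minimal cardinality such that $\Delta$ has arbitrarily long factors over $E$; the set $A$ itself has this property, so $E$ exists. For every length, factors of that length over $E$ occur arbitrarily far out in $\Delta$, since a factor over $E$ that is long enough extends beyond any given index by any given amount. For the Tribonacci word $E=A$; and $|E|=1$ exactly when $\Delta$ has arbitrarily long runs of one letter.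

Suppose $|E|\ge2$. By minimality, the factors of $\Delta$ over a proper subset of $E$, or over a single letter of $A$, have bounded length. So there is an integer $G\ge2$ such that
\begin{enumerate}
\item[(G1)] any $G$ consecutive letters of $\Delta$ lying in $E$ include every letter of $E$;
\item[(G2)] no $G$ consecutive letters of $\Delta$ are all equal.
\end{enumerate}
By (G2), for $s\ge n_0$ there is $n$ with $s<n<s+G$ and $a_n\ne a_{n+1}$, so Lemma~\ref{lem:len}(c) gives
\begin{equation}\label{eq:growth}
p_{s+G}\ge\tfrac32\,p_s\qquad(s\ge n_0).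
\end{equation}

\begin{lemma}\label{lem:C}
Let $|E|\ge2$. For $x\ne y$ in $E$ there is $v\in\Omega$ with $k^{\infty,v}_{xy}\ne0$.
\end{lemma}

\begin{proof}
Write $x\sim y$ if $k^{\infty,v}_{xy}=0$ for all $v\in\Omega$, that is, if $\nu_\infty(x)$ and $\nu_\infty(y)$ have the same value at all $v\in\Omega$. This is an equivalence relation on $A$. The product formula turns vanishing in the limit into vanishing at a finite level:
\begin{equation}\label{eq:finite}
\text{for $n$ large, if $x\sim y$, $x\ne y$, and $x,y$ occur in $a_{n-G}\cdots a_n$, then $k^{(n)}_{xy}=0$.}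
\end{equation}
Indeed, at level $n$, Lemma~\ref{lem:k}(b),(e) allow us to apply Lemma~\ref{lem:size}(b) to $k^{(n)}_{xy}$ with $g=g_{xy}\le p_n$ and $s=\min(h_x,h_y)$. Here $g-s=\max(h_x,h_y)-p_n=-\min(\delta_x,\delta_y)$, and $\min(\delta_x,\delta_y)\ge p_{n-G-1}\ge2^{-G-1}p_n$ by Lemma~\ref{lem:len}(a). If $k^{(n)}_{xy}\ne0$, then $1\le(4c_0^2)^{|S|}p_n\Theta^{-2^{-G-1}p_n}$, which fails for large $n$.

\emph{The relation $\sim$ has at least two classes.} Otherwise \eqref{eq:finite} at level $n+1$ and Lemma~\ref{lem:k}(c) give $k^{(n)}_{a_na_{n+1}}=k^{(n+1)}_{a_na_{n+1}}=0$ for all large $n$ with $a_n\ne a_{n+1}$, against Lemma~\ref{lem:A}.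

Now suppose that a class $\Gamma$ contains two letters of $E$. The idea is that two letters of $\Gamma$ cannot stay equivalent across a step directed by a letter outside $\Gamma$. We claim that there are arbitrarily large $n$ such that $e=a_{n+1}\notin\Gamma$ and two distinct letters $x',y'\in\Gamma$ occur in $a_{n-G+1}\cdots a_n$.

If $E\not\subset\Gamma$, take a factor of length $2G$ over $E$ far out in $\Delta$. By (G1) its second half contains a letter of $E\setminus\Gamma$; call this occurrence $a_{n+1}$. The $G$ letters before it lie in the factor, so by (G1) they include the two letters of $E\cap\Gamma$. If $E\subset\Gamma$, take a factor of length $G$ over $E$ far out in $\Delta$, and let $a_{n+1}$ be the first letter after it that is not in $\Gamma$; it exists since $\Gamma\ne A$ and by Lemma~\ref{lem:iter}(c). The $G$ letters before it lie in $\Gamma$, and by (G2) they are not all equal.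

For such $n$, large, \eqref{eq:finite} applies at levels $n$ and $n+1$, so $k^{(n)}_{x'y'}=k^{(n+1)}_{x'y'}=0$, and Lemma~\ref{lem:k}(d) gives $k^{(n)}_{y'e}=0$. But $y'\not\sim e$, so $k^{(j)}_{y'e}$ has a nonzero limit at some $v\in\Omega$ and is nonzero for $j$ beyond a bound, which can be taken the same for the finitely many pairs. This is a contradiction.
\end{proof}

\section{Sparse expansion of a defect}\label{sec:sparse}

A defect $k^{(i)}_{xy}$ costs $\Theta^{g}$ with $g=g^{(i)}_{xy}$, and there is about one defect per $p_i$ letters in \eqref{eq:shift}. When $g$ is comparable to $p_i$, the cost is comparable to the gain. But in Example~\ref{ex:trib2} the ten positions where the two words may differ contain positions where they agree for structural reasons. Expressing a defect through defects of lower level reveals these gaps. We call $[\sigma,\sigma+g^{(j)}_{xy})$ the \emph{interval} of a term $z^\sigma k^{(j)}_{xy}$.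

\begin{lemma}\label{lem:step}
Let $0\le j'<j$, $a=a_{j'+1}$, $b\ne a$, and suppose that neither $a$ nor $b$ occurs among $a_{j'+2},\dots,a_j$. Write $\nu_{j',j}(a)=x_1\cdots x_l$ with letters $x_m$, and put $\sigma_m=|\nu_{j'}(x_1\cdots x_m)|$, $\delta=\delta^{(j')}_b$. Then all $x_m$ lie in $\{a_{j'+1},\dots,a_j\}$, so $x_m\ne b$; we have $l\le2^{j-j'}$, and $l\ge2$ if $j'\le j-2$; and
\begin{equation}\label{eq:step}
k^{(j)}_{ab}=\sum_{m=1}^lz^{\sigma_{m-1}}k^{(j')}_{x_mb},\qquad\sigma_{m-1}+g^{(j')}_{x_mb}=\sigma_m-\delta,\qquad g^{(j)}_{ab}=\sigma_l-\delta.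
\end{equation}
Thus $\sum_mg^{(j')}_{x_mb}=g^{(j)}_{ab}-(l-1)\delta$. If $j'\ge n_0$, the intervals of the $l$ terms lie in $[0,g^{(j)}_{ab})$, in increasing order, with gaps equal to $\delta\ge\gamma(j')$.
\end{lemma}

\begin{proof}
We claim that $\theta=\nu_{j'+1,j}$ satisfies $\theta(a)=aQ$ and $\theta(b)=bQ$ for one word $Q$ over $\{a_{j'+2},\dots,a_j\}$, nonempty if $j'\le j-2$. This is built up one morphism at a time: if $\theta'(a)=aQ'$, $\theta'(b)=bQ'$ and $e\ne a,b$, then $\theta'\psi'_e$ sends $a,b$ to $aQ'\theta'(e)$, $bQ'\theta'(e)$. As $\nu_{j',j}=\psi'_a\theta$, we get $W:=\nu_{j',j}(a)=a\psi'_a(Q)$ and $\nu_{j',j}(b)=ba\psi'_a(Q)=bW$. The statements on the $x_m$ and on $l$ follow, each $\psi'$ at most doubling lengths. Now $\nu_j(ab)=\nu_{j'}(WbW)$ and $\nu_j(ba)=\nu_{j'}(bWW)$, so $k^{(j)}_{ab}=V(\nu_{j'}(Wb))-V(\nu_{j'}(bW))$. Move $b$ through $W$ one letter at a time: the words $x_1\cdots x_{m-1}\,x_mb\,x_{m+1}\cdots x_l$ and $x_1\cdots x_{m-1}\,bx_m\,x_{m+1}\cdots x_l$ have $\nu_{j'}$-images whose values differ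 by $z^{\sigma_{m-1}}k^{(j')}_{x_mb}$. Summing over $m$ gives the first formula. The second holds since $g^{(j')}_{x_mb}=h^{(j')}_{x_m}-\delta$ and $\sigma_m=\sigma_{m-1}+h^{(j')}_{x_m}$. For the third, $\sigma_l=h^{(j)}_a$, and $\delta^{(j)}_b=\delta$ by \eqref{eq:delta}, since $b\notin\{a_{j'+1},\dots,a_j\}$. The $m$th interval is $[\sigma_{m-1},\sigma_m-\delta)$, which gives the rest.
\end{proof}

In Example~\ref{ex:trib2}, $j=4$, $j'=2$, $a=2$, $b=1$, $W=202$ and $\delta=p_2-h^{(2)}_1=1$. The lemma gives $k^{(4)}_{21}=k^{(2)}_{21}+z^4k^{(2)}_{01}+z^7k^{(2)}_{21}$ with intervals $[0,3)$, $[4,6)$, $[7,10)$: total length $8$ instead of $10$. Inside a long stretch of $\Delta$ over $E$, each such step saves a fixed proportion and creates a bounded number of terms, so a bounded number of rounds saves as much as we like.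

\begin{lemma}\label{lem:D}
Let $|E|\ge2$ and $\varepsilon>0$. There are integers $J,m_0$ such that for all $i\ge n_0+J$ with $a_{i-J+1},\dots,a_i\in E$ and all $x\ne y$ in $E$,
\[
k^{(i)}_{xy}=\sum_{\tau=1}^mz^{\sigma_\tau}k^{(j_\tau)}_{x_\tau y_\tau},\qquad1\le m\le m_0,\quad i-J\le j_\tau\le i,\quad x_\tau\ne y_\tau\text{ in }E,
\]
where the intervals of the terms lie in $[0,g^{(i)}_{xy})$, in increasing order, with gaps at least $\gamma(i-J)$, and have total length at most $\varepsilon p_i$.
\end{lemma}

\begin{proof}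
Let $\eta=2^{-G-1}$, choose $R\ge1$ with $(1-\eta)^R\le\varepsilon$ and $(2/3)^R\le\varepsilon$, and put $J=(2R+1)G$, $m_0=2^{RG}$.

If $|E|=2$, then $E=\{x,y\}$. By Lemmas~\ref{lem:k}(c) and~\ref{lem:len}(b), $k^{(i)}_{xy}=k^{(i-J)}_{xy}$ and $g^{(i)}_{xy}=g^{(i-J)}_{xy}\le p_{i-J}\le\varepsilon p_i$, by \eqref{eq:growth}. One term suffices.

Let $|E|\ge3$. We start from the single term $k^{(i)}_{xy}$ and perform $R$ rounds. In a round, every current term $z^\sigma k^{(j)}_{x'y'}$ is replaced by terms of level greater than $j-2G$ with pairs in $E$. So at the start of each round $j\ge i-2(R-1)G$, and all letters $a_n$ with $j-3G<n\le j$ lie in $E$.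

\emph{One round.} By (G1) and $|E|\ge3$, some letter among $a_{j-G+1},\dots,a_j$ is not in $\{x',y'\}$. Let $j_1>j-G$ be the last index $\le j$ of such a letter. Then $k$ and $g$ for the pair $x',y'$ are the same at levels $j$ and $j_1$. By (G1) again, $x'$ and $y'$ occur among $a_{j_1-G+1},\dots,a_{j_1}$. Let $j'+1$ be the last index $\le j_1$ with $a_{j'+1}\in\{x',y'\}$, let $a=a_{j'+1}$, and let $b$ be the other letter. Then $j_1-G\le j'\le j_1-2$, so $j'>j-2G$. Apply Lemma~\ref{lem:step} to the levels $j'<j_1$; if $(x',y')=(b,a)$, the sign is absorbed by $-k_{x_mb}=k_{bx_m}$, and $g$ is symmetric. We obtain $l$ terms with $2\le l\le2^G$ and pairs in $E$.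

\emph{Position.} The new intervals are subintervals of the old one, in increasing order, with gaps at least $\gamma(j')\ge\gamma(i-J)$. Subintervals of different old intervals are at least as far apart as these were. So order, gaps and containment in $[0,g^{(i)}_{xy})$ persist.

\emph{Contraction.} The letters $a_{j'-G+1},\dots,a_{j'}$ have index greater than $j-3G$, so they lie in $E$ and include $b$. Hence $\delta=\delta^{(j')}_b\ge p_{j'-G}\ge2^{-G}p_{j'}$. On the other hand $g^{(j_1)}_{ab}\le\sigma_l\le lp_{j'}$. So $(l-1)\delta\ge\frac l2\,2^{-G}p_{j'}\ge\eta\,g^{(j_1)}_{ab}$, and the new intervals have total length at most $(1-\eta)$ times the length of the old one.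

After $R$ rounds there are at most $2^{RG}$ terms, of levels at least $i-2RG$ and total length at most $(1-\eta)^Rg^{(i)}_{xy}\le\varepsilon p_i$.
\end{proof}

\section{Proof of Theorem~\ref{thm:core}}\label{sec:proof}

Assume $V_{v_0}(w)=0$. Put $C=4/\rho\ge4$ and $\varepsilon=\rho/8$. If $|E|\ge2$, let $J,m_0$ be given by Lemma~\ref{lem:D}; if $|E|=1$, let $J=0$.

\subsection*{Choice of levels}
We want $\Delta$ to be over $E$ for $J$ steps before level $i$, so that Lemma~\ref{lem:D} applies, and for $J'$ steps after it, so that $w^{(i+1)}$ has long stretches over $E$. We choose an integer $J'$ and an infinite set $I$ of levels $i\ge n_0+J$ with $a_{i+1},\dots,a_{i+1+J'}\in E$ and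
\begin{equation}\label{eq:Jprime}
p_{i+1+J'}-p_{i+1}\ge C(3C+5)\,p_i\qquad(i\in I).
\end{equation}
If $|E|\ge2$, let $J'=jG$ with $(3/2)^j-1\ge C(3C+5)$, and let $I$ consist of the $i\ge n_0+J$ with $a_{i-J+1},\dots,a_{i+1+J'}\in E$; then \eqref{eq:Jprime} follows from \eqref{eq:growth}. If $E=\{a\}$, let $J'\ge2C(3C+5)$, and let $I$ consist of the $i\ge n_0$ with $a_i\ne a$ and $a_{i+1}=\dots=a_{i+1+J'}=a$. This set is infinite, because the runs of $a$ in $\Delta$ are finite by Lemma~\ref{lem:iter}(c) and of unbounded length. By \eqref{eq:rec} and Lemma~\ref{lem:len}(c), $p_{i+1+J'}-p_{i+1}=J'h^{(i)}_a\ge J'p_i/2$.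

For $i\in I$ let $a=a_{i+1}\in E$ and $r=h^{(i)}_a\le p_i$.

\subsection*{Choice of the window}
The number $\Lambda(t,r)$ costs $\Theta^{t+r}$, so we need a window over $E$ that starts at $t$ and whose length $N$ is a large multiple of $t+p_i$; and $N/p_i$ must stay bounded, to bound the number of terms. Either such a window exists at the first block boundary, or a letter outside $E$ comes early, and then a long window begins right after it.

\begin{lemma}\label{lem:window}
For $i\in I$ there are $t\ge0$, an infinite word $b_1b_2\cdots$ with $T^tw=\mu_{i+1}(b_1b_2\cdots)$, and $f\ge1$ such that, with $N=C(t+p_i)$ and $\pi_j$ as in Lemma~\ref{lem:shift},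
\[
b_1,\dots,b_f\in E,\qquad N\le\pi_{f+1}\le2N,\qquad N\le C(3C+5)p_i.
\]
\end{lemma}

\begin{proof}
Write $w=Z\mu_{i+1}(Tw^{(i+1)})$ with $|Z|\le p_{i+1}\le2p_i$, and let $U$ be the longest prefix of $Tw^{(i+1)}$ over $E$, possibly empty or infinite.

If $|\mu_{i+1}(U)|\ge3Cp_i$, take $t=|Z|$ and $b_1b_2\cdots=Tw^{(i+1)}$. Then $N\le3Cp_i\le|\mu_{i+1}(U)|$.

Otherwise $Tw^{(i+1)}=Ux\,b_1b_2\cdots$ with $x\notin E$. Take $t=|Z\mu_{i+1}(Ux)|\le2p_i+3Cp_i+2p_i$, so $N\le C(3C+5)p_i$. Let $n'=i+1+J'$. By Lemma~\ref{lem:iter}(b), $w^{(i+1)}$ is a suffix of $\mu_{i+1,n'}(w^{(n')})$. As $a_{i+2},\dots,a_{n'}\in E$, Lemma~\ref{lem:iter}(a) shows that a letter outside $E$ can only be the last letter of a block of $\mu_{i+1,n'}$. So $b_1b_2\cdots$ is the $\mu_{i+1,n'}$-image of an infinite word. By Lemma~\ref{lem:conj} it begins with $P_{i+1,n'}$, a word over $E$ with $|\mu_{i+1}(P_{i+1,n'})|=p_{n'}-p_{i+1}\ge N$, by \eqref{eq:Jprime}.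

In both cases $b_1b_2\cdots$ has a prefix over $E$ whose $\mu_{i+1}$-image has length at least $N$. Let $f$ be least with $\pi_{f+1}\ge N$. Then $b_1,\dots,b_f\in E$ and $\pi_{f+1}\le N+p_{i+1}\le N+2p_i\le2N$, since $N\ge Cp_i$.
\end{proof}

\subsection*{The approximate identity}
By \eqref{eq:Lambda}, Lemma~\ref{lem:shift} and $V_{v_0}(w)=0$,
\begin{equation}\label{eq:approx}
\Bigl|\Lambda(t,r)-\sum_{j\le f,\ b_j\ne a}z^{t+r+p_i+\pi_j}k^{(i)}_{b_ja}\Bigr|_{v_0}\le c_1|z|_{v_0}^N=c_1\Theta^{-\rho N}.
\end{equation}
If $|E|=1$ the sum is empty: the window is exactly periodic. In general, each $b_j\ne a$ gives a block of length $h^{(i+1)}_{b_j}=h^{(i)}_a+h^{(i)}_{b_j}>p_i$, so the sum has at most $2N/p_i\le2C(3C+5)$ terms. Expand each $k^{(i)}_{b_ja}$ by Lemma~\ref{lem:D}. The sum in \eqref{eq:approx} becomes $X_1+\dots+X_m$, where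
\[
X_\tau=z^{s_\tau}k^{(j_\tau)}_{x_\tau y_\tau},\qquad x_\tau\ne y_\tau\text{ in }E,\quad j_\tau\ge i-J,\quad m\le2C(3C+5)m_0,
\]
and we put $X_0=\Lambda(t,r)$ and $g_\tau=g^{(j_\tau)}_{x_\tau y_\tau}$. We record four facts.
\begin{enumerate}
\item[(i)] $t+r\le t+p_i=N/C=\rho N/4$.
\item[(ii)] $\sum_\tau g_\tau\le(2N/p_i)\,\varepsilon p_i=\rho N/4$.
\item[(iii)] $s_\tau\ge p_i$ and $s_\tau+g_\tau\le3N$.
\item[(iv)] In the natural order, $s_{\tau+1}-s_\tau\ge\gamma(i-J)$.
\end{enumerate}
For (iii) and (iv), note that the intervals of the terms coming from a given $j$ lie in $t+r+[\pi_j+p_i,\ \pi_j+p_i+g^{(i)}_{b_ja})$, and $\pi_j+p_i+g^{(i)}_{b_ja}=\pi_j+h^{(i)}_a+h^{(i)}_{b_j}=\pi_{j+1}\le2N$. This gives (iii). For two terms from the same $j$, (iv) is part of Lemma~\ref{lem:D}. The intervals from a later $j'$ start at or after $t+r+\pi_{j+1}+p_i$, at least $p_i\ge\gamma(i)\ge\gamma(i-J)$ beyond the end of those from $j$.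

Replacing $I$ by an infinite subset, we may assume that $m$ and all pairs $(x_\tau,y_\tau)$ do not depend on $i$.

\subsection*{Application of the Subspace Theorem}
Let $c_2=c_0^{|S|}$. Since $\prod_{v\in S}|z|_v=1$, Lemma~\ref{lem:size}(a) gives $\prod_{v\in S}|X_\tau|_v\le c_2g_\tau\Theta^{g_\tau}$ for $\tau\ge1$. With \eqref{eq:approx}, (i), (ii), (iii), the left side of \eqref{eq:sub1} is at most
\[
c_1\Theta^{-\rho N}\cdot c_2(t+r)\Theta^{t+r}\cdot\prod_{\tau=1}^mc_2g_\tau\Theta^{g_\tau}\le c_1(3c_2N)^{m+1}\,\Theta^{-\rho N/2}.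
\]
By (i) and (iii), all $X_\tau$ are digit sums of length $\lfloor3N\rfloor$, so the left side of \eqref{eq:sub2} is at most $3c_2N\Theta^{3N}$. As $N\ge p_i\to\infty$, these bounds are at most $\Theta^{-\rho N/4}$ and $\Theta^{4N}$ for large $i\in I$. Proposition~\ref{prop:subspace} gives $B_0,\dots,B_m\in K$, not all zero, with
\begin{equation}\label{eq:rel}
B_0X_0+B_1X_1+\dots+B_mX_m=0\qquad\text{for infinitely many }i\in I.
\end{equation}
Limits below are taken along these $i$.

\subsection*{The case $B_0=0$}
Then $m\ge1$, so $|E|\ge2$. Let $\tau\ge1$ be least with $B_\tau\ne0$. By Lemma~\ref{lem:C} there is $v\in\Omega$ with $k^{\infty,v}_{x_\tau y_\tau}\ne0$. The relation \eqref{eq:rel} holds in $K$, so it may be read at this $v$, which need not be $v_0$. Dividing by $z^{s_\tau}$ and using (iv),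
\[
|B_\tau|_v\,|k^{(j_\tau)}_{x_\tau y_\tau}|_v\le c_0\sum_{\tau'>\tau}|B_{\tau'}|_v\,|z|_v^{\gamma(i-J)}.
\]
The right side tends to $0$ by Lemma~\ref{lem:len}(d). The left side tends to $|B_\tau|_v|k^{\infty,v}_{x_\tau y_\tau}|_v\ne0$ by Lemma~\ref{lem:k}(e), since the pair is fixed and $j_\tau\ge i-J\to\infty$. This is a contradiction.

\subsection*{The case $B_0\ne0$}
Let $v\in\Omega$ be arbitrary. For $\tau\ge1$ we have $|X_\tau|_v\le c_0|z|_v^{p_i}\to0$ by (iii), so \eqref{eq:rel} gives $\Lambda(t,r)\to0$ in $K_v$. On the other hand $r=h^{(i)}_a\to\infty$ by Lemma~\ref{lem:len}(d) and $|V(w[0,t))|_v\le c_0$, so $\Lambda(t,r)=z^rV(w[0,t))-V(w[0,t+r))\to-V_v(w)$. Hence $V_v(w)=0$ for every $v\in\Omega$, contradicting Lemma~\ref{lem:B}.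

\medskip
Both cases are impossible, so $V_{v_0}(w)\ne0$. This proves Theorem~\ref{thm:core}, and with it Theorems~\ref{thm:main} and~\ref{thm:strong}. \qed

\begin{thebibliography}{9}

\bibitem{BG}
Bombieri and Gubler, \emph{Heights in Diophantine Geometry}.

\bibitem{SS}
Jihyuk Seo and Wolfgang Steiner, \emph{Transcendence of dendric beta-expansions with pure discrete spectrum}, arXiv:2610.00856 (2026).

\end{thebibliography}
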